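\title{Expand-contract plasticity of balls and spheres of asymmetric norms}

\begin{abstract}
A quasi-metric space is expand-contract plastic if every bijection of the space onto itself that decreases no distance is an isometry. We show that neither the forward unit ball nor the forward unit sphere of a $T_1$ asymmetric norm on an infinite-dimensional real vector space need be expand-contract plastic. For the ball the counterexample is an ordinary norm, with no completeness claimed; for the sphere it is an asymmetric norm; and both failures occur for a single $T_1$ asymmetric norm. In the positive direction, a nonexpansive bijection between the unit balls of two $T_1$ asymmetric norms, the second of which is strictly convex, is the restriction of a linear isometry.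
\end{abstract}

\section{Introduction}

Let $X$ be a real vector space. An \emph{asymmetric norm} on $X$ is a function $p\colon X\to[0,\infty)$ such that $p(tx)=t\,p(x)$ for $t\ge0$, $p(x+y)\le p(x)+p(y)$, and $p(x)=p(-x)=0$ implies $x=0$. It induces the distance $d_p(x,y)=p(y-x)$, the cost of moving from $x$ to $y$. This is a \emph{quasi-metric}: it satisfies the triangle inequality, and $d_p(x,y)=d_p(y,x)=0$ only for $x=y$, but it need not be symmetric. The asymmetric norm $p$ is called $T_1$ if $p(x)=0$ implies $x=0$, that is, if $d_p(x,y)>0$ whenever $x\ne y$. Every norm is a $T_1$ asymmetric norm. With $t^+=\max(t,0)$ and $t^-=\max(-t,0)$, the basic example is $p(t)=t^++Mt^-$ on $\mathbb R$, where a step forward costs $1$ and a step backward costs $M\ge0$; it is $T_1$ exactly when $M>0$. The \emph{forward unit ball} and the \emph{forward unit sphere} of $p$ are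
\[
B_p=\{x\in X: p(x)\le1\},\qquad S_p=\{x\in X: p(x)=1\}.
\]

A map $F$ of a quasi-metric space $(M,d)$ into itself is \emph{non-contractive} if $d(F(x),F(y))\ge d(x,y)$ for all $x,y\in M$, and an \emph{isometry} if equality always holds. The space $(M,d)$ is \emph{expand-contract plastic}, briefly \emph{plastic}, if every non-contractive bijection $F\colon M\to M$ is an isometry. In a plastic space the points cannot be rearranged so as to stretch one distance without shrinking another. The following is posed as an open question in \cite{Duzer}.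

\begin{quote}
Let $p$ be a $T_1$ asymmetric norm on an infinite-dimensional space. Is $(B_p,d_p)$ expand-contract plastic? Is $(S_p,d_p)$?
\end{quote}

Three simple cases explain the hypotheses.

\begin{example}[finite dimension]\label{ex:finite}
If $p$ is $T_1$ and $\dim X<\infty$, then every subset $M$ of $B_p$ is plastic; in particular $B_p$ and $S_p$ are. Fix a Euclidean norm $|\cdot|$ on $X$. Expanding in a basis gives $p\le c\,|\cdot|$ for some $c$, so $p$ is continuous. Being $T_1$, it has a positive minimum on the Euclidean sphere, so $B_p$ is bounded. Let $F\colon M\to M$ be non-contractive, $x,y\in M$ and $\varepsilon>0$. The bounded sequence $(F^nx,F^ny)$ has a convergent subsequence, so there are $m<n$ with $|F^nx-F^mx|<\varepsilon$ and $|F^ny-F^my|<\varepsilon$. Put $k=n-m\ge1$. Since $F^m$ is non-contractive, $p(x-F^kx)\le p(F^mx-F^nx)\le c\varepsilon$ and $p(F^ky-y)\le p(F^ny-F^my)\le c\varepsilon$. Hence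
\[
p(y-x)\le p(Fy-Fx)\le p(F^ky-F^kx)\le p(y-x)+2c\varepsilon ,
\]
and $\varepsilon\to0$ shows that $F$ is an isometry.
\end{example}

\begin{example}[without $T_1$]\label{ex:notT1}
Let $(V,\|\cdot\|)$ be a nonzero normed space and $p(v,t)=\max(\|v\|,t^+)$ on $V\times\mathbb R$. This asymmetric norm is not $T_1$. The map $F(v,t)=(v,2t-1)$ is a non-contractive bijection of $B_p=\{\|v\|\le1,\ t\le1\}$, and it preserves $S_p=\{\|v\|=1,\ t\le1\}\cup\{\|v\|\le 1,\ t=1\}$. For $\|v\|=1$ it doubles the distance from $(v,0)$ to $(v,1)$. So without $T_1$ both answers are negative for a trivial reason: the ball contains a half-line.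
\end{example}

\begin{example}[a shift]\label{ex:shift}
Let $(a_n)_{n\in\mathbb Z}$ be strictly increasing in $(0,1)$ and let $M=\{a_ne_n:n\in\mathbb Z\}$, where the $e_n$ are the unit vectors of $\ell_1(\mathbb Z)$. Distinct points $a_me_m$ and $a_ne_n$ are at distance $a_m+a_n$, so the shift $a_ne_n\mapsto a_{n+1}e_{n+1}$ is a bijection of $M$ that increases all distances.
\end{example}

Thus an infinite-dimensional ball has subsets that are not plastic, and the question is whether such a shift can act on a whole ball or a whole sphere. There are reasons to expect that it cannot. No linear map does it: a linear bijection $L$ of $X$ with $L(B_p)=B_p$ preserves every set $tB_p$, $t>0$, and hence preserves $p$. Moreover, the unit ball of a complete, strictly convex norm is plastic by a theorem of Cascales, Kadets, Orihuela and Wingler \cite{CKOW}; for general complete norms the plasticity of the ball remains the open question of that paper. Nevertheless both answers are negative. Below, embeddings are linear.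

\begin{theorem}[ball]\label{thm:ball}
Every real normed space $X_0\ne\{0\}$ embeds isometrically in an infinite-dimensional normed space $(X,\|\cdot\|)$ whose unit ball is not expand-contract plastic. Here $\|\cdot\|$ is a symmetric norm, and no completeness is claimed.
\end{theorem}

\begin{theorem}[sphere]\label{thm:sphere}
Every infinite-dimensional normed space $E_0$ embeds isometrically in a space $X$ with a $T_1$ asymmetric norm $p$ such that $(S_p,d_p)$ is not expand-contract plastic.
\end{theorem}

\begin{theorem}[ball and sphere]\label{thm:both}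
There is a $T_1$ asymmetric norm $p$ on an infinite-dimensional space such that neither $(B_p,d_p)$ nor $(S_p,d_p)$ is expand-contract plastic.
\end{theorem}

An asymmetric norm $q$ is \emph{strictly convex} if $q(u)=q(v)=1$ and $u\ne v$ imply $q\bigl(\frac{u+v}2\bigr)<1$. A map $G\colon B_p\to B_q$ is \emph{nonexpansive} if $q(Gx-Gx')\le p(x-x')$ for all $x,x'\in B_p$.

\begin{theorem}[strict convexity]\label{thm:convex}
Let $p,q$ be $T_1$ asymmetric norms on real vector spaces of any dimension, with no completeness assumed, and let $q$ be strictly convex. Then every nonexpansive bijection $B_p\to B_q$ is the restriction of a linear isometry. In particular, $(B_p,d_p)$ is expand-contract plastic for every strictly convex $T_1$ asymmetric norm $p$.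
\end{theorem}

Theorems \ref{thm:ball} and \ref{thm:sphere} answer the two questions. Two cases are not settled here: the ball for complete norms, and the sphere for symmetric norms. Remarks \ref{rem:complete} and \ref{rem:unbounded} show why the constructions do not reach them.

We prove Theorem \ref{thm:convex} first (Section \ref{sec:convex}), because its proof shows what a counterexample has to look like. The counterexamples build the space and the map together: one alternately adjoins new points as preimages and new coordinates for images, and passes to the union. Section \ref{sec:ball} does this for the ball. For the sphere every image must have norm exactly $1$. Section \ref{sec:steps} refines the two steps, and Section \ref{sec:sphere} shows how a rapidly growing asymmetry keeps the sphere on the sphere. Section \ref{sec:both} interleaves the two constructions.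

\section{Functionals, asymmetry and projections}\label{sec:tools}

Unless two norms must be told apart, every asymmetric norm is denoted by $p$, and $B_E$, $S_E$ are the forward unit ball and sphere of a space $E$. Linear isometric embeddings are treated as inclusions. A map $f$ between subsets of such spaces is \emph{nonexpansive} if $p(f(x)-f(x'))\le p(x-x')$ for all $x,x'$. A bijection $F$ is non-contractive exactly when $G=F^{-1}$ is nonexpansive, and $F$ is an isometry exactly when $G$ is. So \emph{a set $M$ is plastic if and only if every nonexpansive bijection $M\to M$ is an isometry}, and we work with nonexpansive maps throughout.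

\subsection*{Functionals}
Let $K_E$ be the set of linear functionals $\omega\colon E\to\mathbb R$ with $\omega\le p$; it replaces the dual unit ball. Applying $\omega\le p$ to $x$ and to $-x$ gives
\begin{equation}\label{eq:bounds}
-p(-x)\le\omega(x)\le p(x)\qquad(\omega\in K_E,\ x\in E).
\end{equation}
By the Hahn--Banach theorem for sublinear functionals, a linear functional on a subspace of $E$ that is dominated by $p$ extends to an element of $K_E$. For $x\ne0$ the functional $tx\mapsto t\,p(x)$ on $\mathbb Rx$ equals $p(tx)$ for $t\ge0$ and is at most $0\le p(tx)$ for $t<0$. Therefore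
\begin{equation}\label{eq:norming}
p(x)=\max_{\omega\in K_E}\omega(x)\qquad(x\in E).
\end{equation}

\subsection*{Semi-Lipschitz functions}
A real function $h$ on a subset of $E$ is \emph{semi-Lipschitz} if $h(x)-h(x')\le p(x-x')$ for all $x,x'$. We use four sources of such functions.
\begin{itemize}
\item[(S1)] If $T$ is nonexpansive with values in $E$ and $\omega\in K_E$, then $\omega\circ T$ is semi-Lipschitz, since $\omega(Tx-Tx')\le p(Tx-Tx')\le p(x-x')$.
\item[(S2)] The maximum $h$ of two semi-Lipschitz functions $h_1,h_2$ is semi-Lipschitz: if $h(x)=h_i(x)$, then $h(x)-h(x')\le h_i(x)-h_i(x')$.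
\item[(S3)] For a nonempty set $D$ the function $z\mapsto\inf_{a\in D}p(z-a)$ is semi-Lipschitz, since $p(z-a)\le p(z-z')+p(z'-a)$.
\item[(S4)] For fixed $\bar x$ the function $b(x)=1-p(\bar x-x)$ is semi-Lipschitz, since $p(\bar x-x')\le p(\bar x-x)+p(x-x')$. It is the smallest semi-Lipschitz function with value $1$ at $\bar x$: any such $h$ satisfies $1-h(x)\le p(\bar x-x)$.
\end{itemize}

\subsection*{Asymmetry}
We say that $E$ has \emph{asymmetry at most $C$}, where $C\ge1$, if $p(-x)\le Cp(x)$ for all $x$. Then $p$ is $T_1$, because $p(x)=0$ forces $p(-x)=0$. Asymmetry at most $1$ means that $p$ is a norm. In a space of asymmetry at most $C$, topological terms refer to the norm $p^s(x)=\max(p(x),p(-x))$, which satisfies $p\le p^s\le Cp$. The function $p$ is continuous, as $|p(x)-p(x')|\le p^s(x-x')$.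

\subsection*{Projections}
A \emph{projection} of $E$ onto a subspace $Z$ is a linear map $R\colon E\to Z$ with $R|_Z=\mathrm{id}$ and $p(Rx)\le p(x)$ for all $x$; so projections are always nonexpansive here. By linearity also $p(-Rx)\le p(-x)$. Hence $R$ is $p^s$-continuous, $Z=\{x:Rx=x\}$ is closed in $E$, and so are $B_Z$ and $S_Z$. If $Z'\subset Z\subset E$, a composition of projections $E\to Z\to Z'$ is a projection. Projections bound distances from below:
\begin{equation}\label{eq:proj}
p(x-z)\ge p(R(x-z))=p(Rx-z)\qquad(x\in E,\ z\in Z).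
\end{equation}

\section{Strictly convex norms}\label{sec:convex}

\begin{proof}[Proof of Theorem \ref{thm:convex}]
Let $p$ be defined on $E$ and $q$ on $E'$, let $G\colon B_p\to B_q$ be a nonexpansive bijection and $F=G^{-1}$. We show that $G$ fixes the center, then that it respects rays, and then that it is additive.

\emph{Step 1: $G(0)=0$.} Let $g=G(0)$. Every $y\in B_q$ has the form $y=Gx$, and $q(y-g)\le p(x-0)\le1$. So $B_q-g\subset B_q$. Starting from $0\in B_q$ we get $-ng\in B_q$, that is $q(-g)\le 1/n$, for all $n$. Thus $q(-g)=0$, and $g=0$ because $q$ is $T_1$. Consequently $q(Gx)\le p(x)$ on $B_p$.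

\emph{Step 2: $G$ is positively homogeneous and $q(Gx)=p(x)$.} Strict convexity holds for all proper convex combinations. Indeed, let $q(u)=q(v)=1$, $u\neq v$. The function $\varphi(a)=q(au+(1-a)v)$ is convex, $\varphi(0)=\varphi(1)=1$ and $\varphi(\frac12)<1$. So $\varphi(a)\le(1-2a)+2a\varphi(\frac12)<1$ for $0<a\le\frac12$, and exchanging $u$ and $v$ gives $\varphi(a)<1$ for $\frac12\le a<1$.

Let $q(y)=1$ and $x=F(y)$. Then $1=q(Gx)\le p(x)\le1$, so $p(x)=1$. For $0<a<1$ put $z=G(ax)$. Then $q(z)\le a$ and $q(y-z)\le p(x-ax)=1-a$. Since $1=q(y)\le q(z)+q(y-z)$, both inequalities are equalities. Thus $u=z/a$ and $v=(y-z)/(1-a)$ are unit vectors with $q(au+(1-a)v)=q(y)=1$, which forces $u=v$. Then $y=au+(1-a)u=u$, that is $z=ay$. We have shown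
\[
F(ay)=aF(y)\quad\text{and}\quad p(F(y))=1\qquad(q(y)=1,\ 0\le a\le1),
\]
where the case $a=0$ is Step 1. Now let $x\in B_p$, $x\ne0$. Then $Gx\ne0$, so $a=q(Gx)\in(0,1]$ since $q$ is $T_1$. With $y=Gx/a$ we get $x=F(ay)=aF(y)$, hence $p(x)=a=q(Gx)$. If $t\ge0$ and $tx\in B_p$, then $ta=p(tx)\le1$ and $tx=taF(y)=F(tay)$, so $G(tx)=tay=tG(x)$.

For $x\in E$ define $Gx=s^{-1}G(sx)$, where $s>0$ is any number with $sp(x)\le1$; by homogeneity the value does not depend on $s$. Any two points of $E$ can be scaled into $B_p$ by a common $s$, and any point of $E'$ can be scaled into $B_q$. So $G\colon E\to E'$ is a positively homogeneous, nonexpansive bijection with $q(Gx)=p(x)$.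

\emph{Step 3: $G$ is linear.} So far only distances from $0$ are known to be preserved. To reach the linear structure we pull back norming functionals and compare them with derivatives of $p$. Recall that a finite convex function on a finite-dimensional real space is continuous, and differentiable almost everywhere, hence on a dense set.

Let $V\subset E$ be a finite-dimensional subspace, $x\in V$ a point where $p|_V$ is differentiable, and $x^*$ the derivative, a linear functional on $V$. By \eqref{eq:norming} choose $\psi\in K_{E'}$ with $\psi(Gx)=q(Gx)=p(x)$. For $z\in V$ and $t>0$,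
\[
p(x)-t\,\psi(Gz)=\psi\bigl(Gx-G(tz)\bigr)\le q\bigl(Gx-G(tz)\bigr)\le p(x-tz)=p(x)-t\,x^*(z)+o(t).
\]
Dividing by $t$ and letting $t\to0$ gives
\begin{equation}\label{eq:pullback}
\psi(Gz)\ge x^*(z)\qquad(z\in V).
\end{equation}

Let $z_1,\dots,z_k\in E$ with $\sum z_i=0$, and put $w=\sum Gz_i$. We claim that $w=0$. If not, then $q(-w)>0$. Let $x_1=G^{-1}(-w)$ and let $V$ be the span of $z_1,\dots,z_k,x_1$. For $x$, $x^*$, $\psi$ as above, summing \eqref{eq:pullback} gives $\psi(w)\ge x^*(\sum z_i)=0$. On the other hand,
\[
\psi(-w)=\psi(Gx_1)=\psi(Gx)-\psi(Gx-Gx_1)\ge p(x)-p(x-x_1),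
\]
and the right side tends to $p(x_1)=q(-w)>0$ as $x\to x_1$ in $V$. For a point of differentiability $x$ close to $x_1$ this gives $\psi(w)<0$, a contradiction.

The claim for $(z,-z)$ says that $G$ is odd, and for $(z_1,z_2,-z_1-z_2)$ it then says that $G$ is additive. An odd, additive, positively homogeneous map is linear. Finally $q(Gx-Gx')=q(G(x-x'))=p(x-x')$, so $G$ is a linear isometry. The case $p=q$ gives the plasticity of $B_p$.
\end{proof}

\begin{remark}\label{rem:shape}
The $T_1$ property of $q$ is used in all three steps and cannot be dropped: $q(t)=t^+$ on $\mathbb R$ is strictly convex, its sphere being one point, and $t\mapsto(t+1)/2$ is a nonexpansive bijection of $B_q=(-\infty,1]$ that halves distances. The $T_1$ property of $p$ is not used. Strict convexity is used only to obtain homogeneity. Indeed, let $G\colon B_p\to B_q$ be a nonexpansive bijection with $G(ax)=aG(x)$ for $0\le a\le1$. For $x\ne0$ put $a=q(Gx)>0$ and $x'=G^{-1}(Gx/a)$; then $G(ax')=Gx$, so $x=ax'$ and $p(x)\le a=q(Gx)\le p(x)$, and Step 3 applies. Hence a nonexpansive bijection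 of the ball of a $T_1$ asymmetric norm that is not an isometry must fix $0$ and must fail to be homogeneous.
\end{remark}

\section{A normed space whose ball is not plastic}\label{sec:ball}

Suppose that an injective nonexpansive map $G$ with $G(0)=0$ is defined on part of a ball. It has two defects: some points of the ball have no preimage, and some have no image. Each defect can be repaired by enlarging the space. A new preimage should be far from all other points, so we adjoin it as a new direction in an $\ell_1$-sum. New images should be close to each other and yet distinct, so we adjoin new coordinates in an $\ell_\infty$-sum. Each enlargement creates new defects, which are repaired at the next stage; as with the shift of Example \ref{ex:shift}, no defect is left after infinitely many steps. We write $V\oplus_1W$ and $V\oplus_\infty W$ for the direct sum with the norm $\|v\|+\|w\|$ and $\max(\|v\|,\|w\|)$, respectively.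

\begin{example}\label{ex:line}
Let $X_0=\mathbb R$ and $G(0)=0$, and let us give preimages to the points $\frac12$ and $1$. In $Y=\mathbb R\oplus_1\mathbb Re\oplus_1\mathbb Re'$ put $G(e)=\frac12$ and $G(e')=1$. The mutual distances of $0,e,e'$ are $1,1,2$ and those of the images are $\frac12,1,\frac12$, so $G$ is nonexpansive and already fails to be an isometry. Now all of $B_Y$ needs images. The function $g(s+te+t'e')=\frac t2+t'$ is a $1$-Lipschitz extension of $G$, but $g(e'/2)=g(e)$. A new coordinate separates these two points, provided that it vanishes on $\{0,e,e'\}$ and so does not disturb the values already chosen. With $h(z)=\operatorname{dist}(z,\{0,e,e'\})$ the map $z\mapsto(g(z),h(z))\in\mathbb R\oplus_\infty\mathbb R$ is $1$-Lipschitz and sends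
\[
e\mapsto(\tfrac12,0),\qquad e'\mapsto(1,0),\qquad e'/2\mapsto(\tfrac12,\tfrac12).
\]
The ray through $e'$ is bent, as Remark \ref{rem:shape} requires. One coordinate for every $1$-Lipschitz function vanishing on $\{0,e,e'\}$ will separate all pairs of points.
\end{example}

In general the coordinate $g$ comes from McShane's extension: if $f$ is a $1$-Lipschitz real function on a nonempty subset $D$ of a metric space, then $z\mapsto\inf_{a\in D}(f(a)+d(z,a))$ is a $1$-Lipschitz extension of $f$ to the whole space.

\begin{proof}[Proof of Theorem \ref{thm:ball}]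
Passing to the completion, we may assume that $X_0$ is a Banach space. We construct Banach spaces $X_0\subset X_1\subset\cdots$, closed sets $D_n\subset B_{X_n}$ with $0\in D_n$, and injective $1$-Lipschitz maps $G_n\colon D_n\to B_{X_n}$ with $G_n(0)=0$. Start with $D_0=\{0\}$, and suppose that stage $n$ is given.

\emph{Preimages.} Let $\Lambda_n=B_{X_n}\setminus G_n(D_n)$ and $Y_n=X_n\oplus_1\ell_1(\Lambda_n)$, with unit vectors $e_y$ $(y\in\Lambda_n)$. Put $D_n'=D_n\cup\{e_y:y\in\Lambda_n\}$ and extend $G_n$ to $G_n'\colon D_n'\to B_{X_n}$ by $G_n'(e_y)=y$. This map is injective because $\Lambda_n$ is disjoint from $G_n(D_n)$. It is $1$-Lipschitz: $\|e_y-e_{y'}\|=2\ge\|y-y'\|$ for $y\ne y'$, and for $x\in D_n$ we have $\|G_n(x)\|=\|G_n(x)-G_n(0)\|\le\|x\|$, so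
\[
\|e_y-x\|=1+\|x\|\ge\|y\|+\|G_n(x)\|\ge\|y-G_n(x)\| .
\]
The set $D_n'$ is closed in $Y_n$, as the union of the closed set $D_n$ and a set whose points are at mutual distance $2$.

\emph{Images.} Let $\mathcal B$ be the closed unit ball of the dual space $Y_n^*$. For $\varphi\in\mathcal B$ let $g_\varphi$ be a $1$-Lipschitz extension of $\varphi\circ G_n'$ to $B_{Y_n}$. Let $\mathcal H$ be the set of all $1$-Lipschitz functions $h\colon B_{Y_n}\to\mathbb R$ that vanish on $D_n'$. All $g_\varphi$ and all $h\in\mathcal H$ vanish at $0$, so they are bounded by $1$ in absolute value. Put $X_{n+1}=\ell_\infty(\mathcal B)\oplus_\infty\ell_\infty(\mathcal H)$ and identify $w\in Y_n$ with $((\varphi(w))_{\varphi},0)$; this is a linear isometric embedding by \eqref{eq:norming}. Define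
\[
D_{n+1}=B_{Y_n},\qquad G_{n+1}(x)=\bigl((g_\varphi(x))_{\varphi\in\mathcal B},\,(h(x))_{h\in\mathcal H}\bigr)\in B_{X_{n+1}} .
\]
The set $D_{n+1}$ is closed in $X_{n+1}$ because $Y_n$ is complete. The map $G_{n+1}$ is $1$-Lipschitz because each coordinate is. For $x\in D_n'$ its value is $((\varphi(G_n'x))_\varphi,0)$, which is $G_n'(x)$ under the identification. So $G_{n+1}$ extends $G_n'$; in particular it fixes $0$ and is injective on $D_n'$. If $x\in B_{Y_n}\setminus D_n'$ and $x'\in B_{Y_n}$, $x'\ne x$, then $h(z)=\operatorname{dist}(z,D_n'\cup\{x'\})$ lies in $\mathcal H$, and $h(x)>0=h(x')$ because $D_n'\cup\{x'\}$ is closed. Hence $G_{n+1}$ is injective.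

\emph{The union.} Let $X=\bigcup_nX_n$. Each $G_{n+1}$ extends $G_n$, and
\[
B_{X_n}\subset D_{n+1}\subset B_{X_{n+1}},\qquad B_{X_n}=G_n(D_n)\cup\Lambda_n\subset G_{n+1}(D_{n+1}).
\]
So the $G_n$ define a $1$-Lipschitz bijection $G\colon B_X\to B_X$. Since $X_0\ne\{0\}$, the set $\Lambda_0=B_{X_0}\setminus\{0\}$ is infinite, so $X\supset\ell_1(\Lambda_0)$ is infinite-dimensional. For $y\in X_0$ with $0<\|y\|<1$ we have $\|G(e_y)-G(0)\|=\|y\|<1=\|e_y-0\|$, so $G$ is not an isometry.
\end{proof}

\begin{remark}\label{rem:complete}
The space $X$ is not complete. Indeed $X_n$ lies in the first summand of $X_{n+1}$ and the second summand is nonzero, so $X$ is a countable union of proper closed subspaces, and Baire's theorem applies. The map $G$ extends to a $1$-Lipschitz map of the unit ball of the completion into itself, but the proof provides separating coordinates and preimages only for points of the spaces $X_n$. It does not show that the extension is injective or onto.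
\end{remark}

\section{Preimages and images for asymmetric norms}\label{sec:steps}

For the sphere, the image of a unit vector must be a unit vector. After an image step the norm of an image is a supremum over coordinates, so we must exhibit a coordinate in which the image takes the value $1$. This calls for three changes. We use \emph{all} admissible coordinates instead of one chosen extension per functional. We keep projections from each space onto the previous one, in order to estimate distances by \eqref{eq:proj}. And we make backward motion along the new directions expensive, which is where asymmetry enters.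

With a projection at hand, the preimage step yields an explicit nonexpansive map $T$ on the whole new ball, like the function $g$ of Example \ref{ex:line}. It replaces McShane's extension. We write $\mathbb R^{(\Lambda)}$ for the space of finitely supported families $c=(c_y)_{y\in\Lambda}$, with unit vectors $e_y$.

\begin{lemma}[preimages]\label{lem:pre}
Let $E$ have asymmetry at most $C$, let $Z\subset E$ be a subspace with a projection $R\colon E\to Z$, let $\Psi\colon B_Z\to B_E$ be nonexpansive with $\Psi(0)=0$, and let $\Lambda\subset B_E$ and $M\ge C$. Put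
\[
\widetilde E=E\oplus\mathbb R^{(\Lambda)},\qquad p(v,c)=p(v)+\sum_{y\in\Lambda}\bigl(c_y^++Mc_y^-\bigr),
\]
and define $T\colon B_{\widetilde E}\to E$ by $T(v,c)=\Psi(Rv)+\sum_yc_y^+\,y$. Then:
\begin{itemize}
\item[(i)] $\widetilde E$ has asymmetry at most $M$, and $\pi(v,c)=v$ is a projection of $\widetilde E$ onto $E$.
\item[(ii)] $T$ is nonexpansive, $T=\Psi$ on $B_Z$, and $T(e_y)=y$ for $y\in\Lambda$.
\item[(iii)] $p(e_y-e_{y'})=1+M$ for $y\ne y'$, and the sets $\{e_y:y\in\Lambda\}$, $B_Z$ and $S_Z$ are closed in $\widetilde E$.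
\end{itemize}
\end{lemma}

\begin{proof}
(i) The function $p$ on $\widetilde E$ is a sum of nonnegative sublinear functions, it extends the norm of $E$, and $p(v,c)=0$ forces $p(v)=0$ and $c=0$, hence $(v,c)=0$. Since $1\le C\le M$,
\[
p(-(v,c))=p(-v)+\sum(c_y^-+Mc_y^+)\le Mp(v)+M\sum(Mc_y^-+c_y^+)=Mp(v,c).
\]
Also $p(v)\le p(v,c)$, so $\pi$ is a projection.

(ii) If $p(v,c)\le1$, then $p(Rv)\le p(v)\le1$, so $T$ is defined. For $y\in\Lambda$ we have $p(y)\le1$ and $p(-y)\le C$, so $p(ty)\le t^++Ct^-$ for all real $t$. The function $t\mapsto t^+$ is nondecreasing and $1$-Lipschitz, so $(s^+-t^+)^{+}\le(s-t)^{+}$ and $(s^+-t^+)^{-}\le(s-t)^{-}$. Therefore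
\begin{align*}
p\bigl(T(v,c)-T(v',c')\bigr)&\le p\bigl(\Psi(Rv)-\Psi(Rv')\bigr)+\sum p\bigl((c_y^+-c_y'^+)\,y\bigr)\\
&\le p(v-v')+\sum\bigl((c_y-c_y')^++C(c_y-c_y')^-\bigr),
\end{align*}
which is at most $p((v,c)-(v',c'))$ as $C\le M$. For $x\in B_Z$ we have $T(x,0)=\Psi(Rx)=\Psi(x)$, and $T(e_y)=\Psi(0)+y=y$.

(iii) The formula is read off from the definition of $p$. It shows that the $e_y$ are uniformly separated for $p^s$, so they form a closed set. The map $R\pi$ is a projection of $\widetilde E$ onto $Z$, so $B_Z$ and $S_Z$ are closed.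
\end{proof}

The map $T$ need not be injective. The image step keeps the values of $T$ on a closed set $A$ and frees them elsewhere. A coordinate is now a pair $(\omega,h)$: the functional $\omega$ is the coordinate of the points of the old space $Z$, and $h$ is the coordinate of the new images. On $A$ the images are old points, which ties $h$ to $\omega$. The norm of a vector is the supremum of its coordinates. On all bounded functions this supremum can be negative, so we restrict it to the span of the functions that we need. Finally, a lower bound on $h$ records that the new map shrinks the backward norm $p(-x)$ by a factor $\theta$; Section \ref{sec:sphere} shows the use of $\theta<1$.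

\begin{lemma}[images]\label{lem:im}
Let $\theta\in(0,1]$. Let $Z$ have asymmetry at most $M$, let $A\subset B_Z$ be closed with $0\in A$, and let $T\colon B_Z\to Z$ be nonexpansive with $T(0)=0$ and $p(-Tx)\le\theta p(-x)$ on $B_Z$. Let $\Omega$ be the set of pairs $(\omega,h)$ with $\omega\in K_Z$ and $h\colon B_Z\to\mathbb R$ semi-Lipschitz such that
\[
h=\omega\circ T\ \text{ on }A,\qquad h(x)\ge-\theta p(-x)\ \text{ for all }x\in B_Z .
\]
For $w\in Z$ and $x\in B_Z$ define functions on $\Omega$ by $\hat w(\omega,h)=\omega(w)$ and $\Gamma(x)(\omega,h)=h(x)$. Let $U\subset\mathbb R^\Omega$ be the linear span of all these functions, and put $p(f)=\sup_\Omega f$ for $f\in U$. Then: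
\begin{itemize}
\item[(i)] $p$ is an asymmetric norm on $U$ of asymmetry at most $M/\theta$.
\item[(ii)] $w\mapsto\hat w$ is a linear isometric embedding; we regard $Z\subset U$.
\item[(iii)] There is a projection $\sigma\colon U\to Z$.
\item[(iv)] $\Gamma\colon B_Z\to B_U$ is nonexpansive, $\Gamma=T$ on $A$, and $p(-\Gamma x)\le\theta p(-x)$ on $B_Z$.
\item[(v)] If $x\in B_Z\setminus A$ and $x'\in B_Z$, $x'\ne x$, then $\Gamma x\ne\Gamma x'$.
\item[(vi)] If $\omega\in K_Z$ and $b\colon B_Z\to\mathbb R$ is semi-Lipschitz with $b\le\omega\circ T$ on $A$, then there is $\omega'\in K_U$ with $\omega'(\Gamma x)\ge b(x)$ for all $x\in B_Z$.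
\end{itemize}
\end{lemma}

\begin{proof}
Let $(\omega,h)\in\Omega$. Since $0\in A$, we have $h(0)=\omega(T0)=0$, so
\begin{equation}\label{eq:hbounds}
-\theta p(-x)\le h(x)\le p(x)\le1\qquad(x\in B_Z).
\end{equation}
By \eqref{eq:bounds} and \eqref{eq:hbounds} the generators of $U$ are bounded functions, so $p$ is finite on $U$, and it is sublinear as a supremum of evaluations. Since $w\mapsto\hat w$ is linear, every $f\in U$ can be written as $f=\hat w+\sum a_i\Gamma(x_i)$, a finite sum, and then
\begin{equation}\label{eq:f}
f(\omega,h)=\omega(w)+\sum a_ih(x_i).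
\end{equation}
Next, every functional occurs in $\Omega$:
\begin{equation}\label{eq:canonical}
(\omega,\omega\circ T)\in\Omega\qquad(\omega\in K_Z),
\end{equation}
because $\omega\circ T$ is semi-Lipschitz by (S1) and $\omega(Tx)\ge-p(-Tx)\ge-\theta p(-x)$.

(i) The pair $(0,0)$ lies in $\Omega$ and $f(0,0)=0$ by \eqref{eq:f}, so $p\ge0$. If $p(f)=p(-f)=0$, then $f\le0\le f$, so $f=0$. Let $C=M/\theta\ge M$ and $(\omega,h)\in\Omega$. We check that $(-\omega/C,-h/C)\in\Omega$. First, $-\omega(w)\le p(-w)\le Cp(w)$. Second, $-h(x)+h(x')\le p(x'-x)\le Cp(x-x')$. Third, the condition on $A$ is linear in the pair. Fourth, by \eqref{eq:hbounds}, $-h(x)/C\ge-p(x)/C\ge-Mp(-x)/C=-\theta p(-x)$. By \eqref{eq:f}, $f(-\omega/C,-h/C)=-f(\omega,h)/C$. Taking the supremum over $\Omega$ gives $p(f)\ge p(-f)/C$.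

(ii) By \eqref{eq:canonical} and \eqref{eq:norming}, $p(\hat w)=\max_{\omega\in K_Z}\omega(w)=p(w)$.

(iii) For $f=\hat w+\sum a_i\Gamma(x_i)$ put $\sigma f=w+\sum a_iTx_i$. By \eqref{eq:f}, $\omega(\sigma f)=f(\omega,\omega\circ T)$ for all $\omega\in K_Z$. If $f=0$, then \eqref{eq:norming} gives $p(w+\sum a_iTx_i)=0$, and this vector vanishes since $Z$ is $T_1$. So $\sigma$ does not depend on the representation and is linear. Moreover $\sigma\hat w=w$ and $p(\sigma f)=\max_\omega f(\omega,\omega\circ T)\le p(f)$.

(iv) Take suprema over $\Omega$ in $h(x)-h(x')\le p(x-x')$, in $h(x)\le1$ and in $-h(x)\le\theta p(-x)$. For $a\in A$ we have $\Gamma(a)(\omega,h)=h(a)=\omega(Ta)$, so $\Gamma(a)=\widehat{Ta}$.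

(v) Let $h(z)=\inf\{p(z-a):a\in A\cup\{x'\}\}$. It is semi-Lipschitz by (S3), nonnegative, and zero on $A\cup\{x'\}$, so $(0,h)\in\Omega$. The set $A\cup\{x'\}$ is closed and does not contain $x$, and $p\ge p^s/M$, so $h(x)>0=h(x')$. Thus $\Gamma x$ and $\Gamma x'$ differ at $(0,h)$.

(vi) Let $h=\max(\omega\circ T,b)$. It is semi-Lipschitz by (S1) and (S2), it equals $\omega\circ T$ on $A$ by hypothesis, and $h\ge\omega\circ T\ge-\theta p(-\,\cdot\,)$. So $(\omega,h)\in\Omega$. The evaluation $\omega'(f)=f(\omega,h)$ is linear and at most $p(f)$, and $\omega'(\Gamma x)=h(x)\ge b(x)$.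
\end{proof}

Note that $\sigma\circ\Gamma=T$: the new map is an injective-off-$A$ lift of $T$. The price of a factor $\theta<1$ is that the bound on the asymmetry grows from $M$ to $M/\theta$.

\section{A sphere that is not plastic}\label{sec:sphere}

\subsection*{One new vertex against the old sphere}
Take the situation of Lemma \ref{lem:pre} with $\Lambda\subset S_E$, and suppose that Lemma \ref{lem:im} is applied to $\widetilde E$, $T$ and $A=S_Z\cup\{0\}\cup\{e_y:y\in\Lambda\}$. Let $\bar x\in S_{\widetilde E}$ and $b(x)=1-p(\bar x-x)$, so $b(0)=0$ and $b(\bar x)=1$. By Lemma \ref{lem:im}(vi), $p(\Gamma\bar x)=1$ as soon as some $\omega\in K_E$ meets the demands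
\[
\omega(\Psi x)\ge b(x)\quad(x\in S_Z),\qquad\omega(y)\ge b(e_y)\quad(y\in\Lambda).
\]
These demands are natural: a coordinate with $h(\bar x)=1$ satisfies $h\ge b$ by (S4), and on $A$ the function $h$ is tied to a functional. By \eqref{eq:bounds} every $\omega\in K_E$ has $\omega(\Psi x)\ge-p(-\Psi x)$ and $\omega(y)\ge-C$. A demand below these bounds is \emph{void}.

\begin{example}\label{ex:segment}
Let $x_0\in S_Z$, $y_0\in\Lambda$, $0<\kappa<1$ and $\bar x=\kappa x_0+(1-\kappa)e_{y_0}$, so $p(\bar x)=1$. From the formula for $p$,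
\[
b(e_{y_0})=1-(1+M)\kappa,\qquad b(e_y)=-M\ \ (y\ne y_0),\qquad b(x)=\kappa-p(\kappa x_0-x)\ \ (x\in S_Z).
\]
If all norms are symmetric, $C=M=1$, then $b(e_{y_0})=1-2\kappa$ and $b(x_0)=2\kappa-1$ both exceed $-1$. When $\Psi x_0$ is a unit vector neither demand is void, and one functional has to serve both the old map $\Psi$ and the unrelated vector $y_0$. A large $M$ separates the two tasks.

If $\kappa\ge(1+C)/(1+M)$, then $b(e_{y_0})\le-C$ and all demands at vertices are void. The remaining ones satisfy $b(x)\le1-p(x_0-x)$, because $p(x_0-x)\le p(\kappa x_0-x)+1-\kappa$. These are demands created by the old point $x_0$, and they can be passed to the previous stage.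

If $\kappa<(1+C)/(1+M)$, then $p(-x)\le p(\kappa x_0-x)+\kappa p(-x_0)$ gives
\[
b(x)\le(1+C)\kappa-p(-x)\le(1+C)^2/M-p(-x).
\]
Suppose that $p(-\Psi x)\le\frac12p(-x)$. Then the demands on $S_Z$ are void once $(1+C)^2/M\le\frac12p(-x)$, and since $p(-x)\ge1/C$ on $S_Z$, the value $M=2C(1+C)^2$ suffices. Any $\omega$ with $\omega(y_0)=1$ meets all demands.
\end{example}

The example dictates the choices $\theta=\frac12$ and $M=2C(1+C)^2$. It also uses $p(-x)\ge1/C$, which fails near $0$; for this reason old values are kept on the old sphere and at $0$ only. The maps are nevertheless defined on balls, because $Rv$ in the formula for $T$ ranges over $B_Z$.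

\subsection*{The construction}
Stage $n$ consists of the following data.
\begin{itemize}
\item[(a)] A space $E_n$ of asymmetry at most $C_n$, where $C_n\ge1$.
\item[(b)] A subspace $Z_n\subset E_n$ and a projection $R_n\colon E_n\to Z_n$.
\item[(c)] A nonexpansive map $\Gamma_n\colon B_{Z_n}\to B_{E_n}$, injective on $S_{Z_n}$, with $\Gamma_n(0)=0$ and $p(-\Gamma_nx)\le\frac12p(-x)$ on $B_{Z_n}$.
\end{itemize}
At stage $0$, $E_0$ is the given normed space, $C_0=1$, $Z_0=\{0\}$, $R_0=0$ and $\Gamma_0(0)=0$; note that $S_{Z_0}=\emptyset$. Stage $n+1$ is obtained in three steps.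

\emph{Preimages.} Put $\Lambda_n=S_{E_n}\setminus\Gamma_n(S_{Z_n})$ and $M_n=2C_n(1+C_n)^2\ge2C_n$. Lemma \ref{lem:pre} with $E=E_n$, $Z=Z_n$, $R=R_n$, $\Psi=\Gamma_n$, $\Lambda=\Lambda_n$, $M=M_n$ gives the space $Z_{n+1}=E_n\oplus\mathbb R^{(\Lambda_n)}$ of asymmetry at most $M_n$, the projection $\pi_n\colon Z_{n+1}\to E_n$, and the nonexpansive map $T_n\colon B_{Z_{n+1}}\to E_n$, $T_n(v,c)=\Gamma_n(R_nv)+\sum_yc_y^+y$. It halves the backward norm: by (c), by $p(-y)\le C_n$ and by $2C_n\le M_n$,
\[
p(-T_n(v,c))\le\tfrac12p(-R_nv)+C_n\sum c_y^+\le\tfrac12\Bigl(p(-v)+\sum(c_y^-+M_nc_y^+)\Bigr)=\tfrac12p(-(v,c)).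
\]
The set $A_n=S_{Z_n}\cup\{0\}\cup\{e_y:y\in\Lambda_n\}$ is closed by Lemma \ref{lem:pre}(iii).

\emph{Images.} Lemma \ref{lem:im} with $Z=Z_{n+1}$, $A=A_n$, $T=T_n$, $\theta=\frac12$ gives a space $U_{n+1}\supset Z_{n+1}$ of asymmetry at most $2M_n$, a projection $\sigma_{n+1}\colon U_{n+1}\to Z_{n+1}$, and a nonexpansive map $\Gamma_{n+1}\colon B_{Z_{n+1}}\to B_{U_{n+1}}$ that halves the backward norm and agrees with $T_n$ on $A_n$:
\begin{equation}\label{eq:agree}
\Gamma_{n+1}=\Gamma_n\ \text{ on }S_{Z_n},\qquad\Gamma_{n+1}(0)=0,\qquad\Gamma_{n+1}(e_y)=y\ \ (y\in\Lambda_n).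
\end{equation}
It is injective on $S_{Z_{n+1}}$. Indeed, on $S_{Z_n}\cup\{e_y:y\in\Lambda_n\}$ this follows from (c) and $\Lambda_n\cap\Gamma_n(S_{Z_n})=\emptyset$, and a pair with a point outside $A_n$ is separated by Lemma \ref{lem:im}(v).

\emph{Enlargement.} Let $E_{n+1}\supset U_{n+1}$ be any space of asymmetry at most some finite $C_{n+1}$ with a projection $\rho_{n+1}\colon E_{n+1}\to U_{n+1}$, and put $R_{n+1}=\sigma_{n+1}\rho_{n+1}$. For Theorem \ref{thm:sphere} take $E_{n+1}=U_{n+1}$, $\rho_{n+1}=\mathrm{id}$ and $C_{n+1}=2M_n$; the freedom is used in Section \ref{sec:both}.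

This completes stage $n+1$. We obtain a chain $Z_n\subset E_n\subset Z_{n+1}\subset U_{n+1}\subset E_{n+1}$ with projections
\[
E_{n+1}\xrightarrow{\ \rho_{n+1}\ }U_{n+1}\xrightarrow{\ \sigma_{n+1}\ }Z_{n+1}\xrightarrow{\ \pi_n\ }E_n\xrightarrow{\ R_n\ }Z_n .
\]

\subsection*{Unit vectors go to unit vectors}

\begin{proposition}\label{prop:unit}
For every $N\ge0$ and $\bar x\in S_{Z_{N+1}}$ we have $p(\Gamma_{N+1}\bar x)=1$.
\end{proposition}

In Example \ref{ex:segment} there was one vertex. Now vertices $e_y$ occur at all levels $m\le N$. We show that at most one of them makes a demand that is not void, start at its level with a functional norming $y$, and carry this functional up the chain by Lemma \ref{lem:im}(vi).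

\begin{proof}
Let $b(x)=1-p(\bar x-x)$ on $Z_{N+1}$. By (S4) it is semi-Lipschitz, and $b\le1$, $b(0)=0$, $b(\bar x)=1$. Define projections $Q_k\colon Z_{N+1}\to Z_k$ by $Q_{N+1}=\mathrm{id}$ and $Q_k=R_k\pi_kQ_{k+1}$ for $k\le N$. For $m\le N$ and $y\in\Lambda_m$ we have $e_y\in Z_{m+1}\subset Z_{N+1}$; call the pair $(m,y)$ \emph{active} if $b(e_y)>-C_m$, that is $p(\bar x-e_y)<1+C_m$.

\emph{Step 1: an active vertex is close to the projection of $\bar x$.} Let $(m,y)$ be active and write $Q_{m+1}\bar x=(v,c)\in E_m\oplus\mathbb R^{(\Lambda_m)}$. Then $p(v)+\sum(c_u^++M_mc_u^-)\le p(\bar x)=1$, the sum being over $u\in\Lambda_m$. In particular $\kappa=1-c_y\ge0$. By \eqref{eq:proj}, keeping only the term of index $y$,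
\[
1+C_m>p(\bar x-e_y)\ge p(Q_{m+1}\bar x-e_y)\ge M_m(c_y-1)^-=M_m\kappa .
\]
Consequently
\begin{equation}\label{eq:active}
\kappa<\frac{1+C_m}{M_m}=\frac1{2C_m(1+C_m)}\le\frac14,\qquad c_y>\frac34,\qquad p(v)\le1-c_y=\kappa .
\end{equation}

\emph{Step 2: there is at most one active pair.} Two active pairs $(m,y)\ne(m,y')$ at one level would give $c_y^++c_{y'}^+>\frac32$, while this sum is at most $1$. Let $(m,y)$ and $(m',y')$ be active with $m<m'$, and write $Q_{m'+1}\bar x=(v',c')$, so that $p(v')<\frac14$ by \eqref{eq:active}. Since $m+1\le m'$, the vector $Q_{m+1}\bar x$ is obtained from $Q_{m'}\bar x=R_{m'}v'$ by further projections, so $p(Q_{m+1}\bar x)\le p(v')<\frac14$. But $p(Q_{m+1}\bar x)\ge c_y>\frac34$, a contradiction.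

\emph{Step 3: if $(m,y)$ is active, then $b(x)\le-\frac12p(-x)$ for $x\in S_{Z_m}$.} Let $v,c,\kappa$ be as in Step 1. Since $x\in E_m\subset Z_{m+1}$, \eqref{eq:proj} gives $p(\bar x-x)\ge p(Q_{m+1}\bar x-x)\ge p(v-x)+c_y$. Now $p(v-x)\ge p(-x)-p(-v)$ and $p(-v)\le C_mp(v)\le C_m\kappa$, so $p(\bar x-x)\ge p(-x)+1-(1+C_m)\kappa$. With \eqref{eq:active},
\[
b(x)\le(1+C_m)\kappa-p(-x)\le\frac1{2C_m}-p(-x)\le-\frac12p(-x),
\]
where the last inequality uses $1=p(x)\le C_mp(-x)$.

\emph{Step 4: climbing the chain.} For $\omega\in K_{E_k}$ consider the conditions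
\[
(1_k)\quad\omega(\Gamma_kx)\ge b(x)\ \ (x\in S_{Z_k}),\qquad\qquad(2_k)\quad\omega(y)\ge b(e_y)\ \ (y\in\Lambda_k),
\]
the first for $k\le N+1$ and the second for $k\le N$. For a pair $(k,y)$ that is not active, every $\omega\in K_{E_k}$ satisfies $\omega(y)\ge-p(-y)\ge-C_k\ge b(e_y)$.

We first find a level $k_0\le N$, above which no pair is active, and a functional $\omega_{k_0}\in K_{E_{k_0}}$ with $(1_{k_0})$ and $(2_{k_0})$. If no pair is active, let $k_0=0$ and $\omega_0=0$; then $(1_0)$ is vacuous and $(2_0)$ holds. If $(m,y_0)$ is the active pair, let $k_0=m$ and choose $\omega_m\in K_{E_m}$ with $\omega_m(y_0)=p(y_0)=1$. Then $\omega_m(y_0)\ge b(e_{y_0})$, and the other pairs $(m,y)$ are not active, so $(2_m)$ holds. By \eqref{eq:bounds}, (c) and Step 3, $\omega_m(\Gamma_mx)\ge-p(-\Gamma_mx)\ge-\frac12p(-x)\ge b(x)$ for $x\in S_{Z_m}$, which is $(1_m)$.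

Now let $k_0\le k\le N$ and let $\omega_k\in K_{E_k}$ satisfy $(1_k)$ and $(2_k)$. Put $\omega=\omega_k\circ\pi_k\in K_{Z_{k+1}}$. As $T_k$ takes values in $E_k$, we have $\omega\circ T_k=\omega_k\circ T_k$, and this function dominates $b$ on $A_k$: on $S_{Z_k}$ by $(1_k)$, at the $e_y$ by $(2_k)$, and at $0$ because both vanish. Lemma \ref{lem:im}(vi) gives $\omega'\in K_{U_{k+1}}$ with $\omega'(\Gamma_{k+1}x)\ge b(x)$ on $B_{Z_{k+1}}$. The functional $\omega_{k+1}=\omega'\circ\rho_{k+1}\in K_{E_{k+1}}$ extends $\omega'$, so it satisfies $(1_{k+1})$. If $k<N$ it also satisfies $(2_{k+1})$, since no pair at level $k+1>k_0$ is active.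

By induction we reach $\omega_{N+1}$ with $(1_{N+1})$. At $x=\bar x$ it gives $p(\Gamma_{N+1}\bar x)\ge\omega_{N+1}(\Gamma_{N+1}\bar x)\ge b(\bar x)=1$, and $p(\Gamma_{N+1}\bar x)\le1$ by (c).
\end{proof}

\begin{proof}[Proof of Theorem \ref{thm:sphere}]
Let $X=\bigcup_nE_n$ with the common function $p$. Any two vectors lie in one $E_n$, where $p$ is a $T_1$ asymmetric norm; so $p$ is a $T_1$ asymmetric norm on $X$, and $X\supset E_0$ is infinite-dimensional. Since $Z_n\subset E_n\subset Z_{n+1}$, we have $S_X=\bigcup_nS_{Z_n}=\bigcup_nS_{E_n}$. By \eqref{eq:agree} the maps $\Gamma_n|_{S_{Z_n}}$ are compatible and define a map $\Gamma$ on $S_X$. It is nonexpansive and injective by (c), and it takes values in $S_X$ by Proposition \ref{prop:unit}. It is onto, because each $y\in S_{E_n}$ either lies in $\Gamma_n(S_{Z_n})$ or lies in $\Lambda_n$ and equals $\Gamma_{n+1}(e_y)$ with $p(e_y)=1$. Finally let $y\in S_{E_0}$. The norm of $E_0$ is symmetric and $\Lambda_0=S_{E_0}$, so $\pm y\in\Lambda_0$, and $M_0=8$. Then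
\[
p(e_y-e_{-y})=1+M_0=9>2=p(y-(-y))=p(\Gamma e_y-\Gamma e_{-y}),
\]
so $\Gamma$ is a nonexpansive bijection of $S_X$ that is not an isometry.
\end{proof}

\begin{remark}\label{rem:unbounded}
The asymmetry of $X$ is unbounded, and this is forced by the method. The bijection $\Gamma$ satisfies $p(-\Gamma x)\le\frac12p(-x)$ on $S_X$. If $s=\sup\{p(-x):x\in S_X\}$ were finite, surjectivity would give $s\le s/2$, which is impossible as $s>0$. Along a backward orbit of $\Gamma$ the backward norm at least doubles at every step; this is the shift of Example \ref{ex:shift} in the present setting, and a symmetric norm has no room for it.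
\end{remark}

\section{One norm for both}\label{sec:both}

The map $\Gamma$ lives on the sphere only, since the $\Gamma_n$ are not required to agree inside the balls. To make the ball fail as well we build a second map $\Phi$ in the same space, by inserting one round of the ball construction into each enlargement step. An enlargement must have finite asymmetry and admit a projection, and Lemmas \ref{lem:pre} and \ref{lem:im} provide both. No condition on norms of images is needed, so we take $\theta=1$.

\begin{proof}[Proof of Theorem \ref{thm:both}]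
Let $E_0$ be an infinite-dimensional normed space. We run the construction of Section \ref{sec:sphere} with additional data at stage $n$: a subspace $W_n\subset E_n$, a projection $P_n\colon E_n\to W_n$, and an injective nonexpansive map $\Phi_n\colon B_{W_n}\to B_{E_n}$ with $\Phi_n(0)=0$. Start with $W_0=\{0\}$, $P_0=0$, $\Phi_0(0)=0$. Suppose that stage $n$ is given and that $U_{n+1}$ has been built; its asymmetry is at most $C=2M_n$. The map $P=P_n\pi_n\sigma_{n+1}$ is a projection of $U_{n+1}$ onto $W_n$.

\emph{Preimages.} Let $\Lambda_n'=B_{U_{n+1}}\setminus\Phi_n(B_{W_n})$. Lemma \ref{lem:pre} with $E=U_{n+1}$, $Z=W_n$, $R=P$, $\Psi=\Phi_n$, $\Lambda=\Lambda_n'$, $M=C$ gives the space $W_{n+1}=U_{n+1}\oplus\mathbb R^{(\Lambda_n')}$ of asymmetry at most $C$, with unit vectors $e'_y$, a projection $\pi'\colon W_{n+1}\to U_{n+1}$, and a nonexpansive map $T'\colon B_{W_{n+1}}\to U_{n+1}$ with $T'=\Phi_n$ on $B_{W_n}$ and $T'(e'_y)=y$. The set $D=B_{W_n}\cup\{e'_y:y\in\Lambda_n'\}$ contains $0$ and is closed by Lemma \ref{lem:pre}(iii). Since $T'(0)=0$, we have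 $p(-T'x)=p(T'0-T'x)\le p(-x)$.

\emph{Images.} Lemma \ref{lem:im} with $Z=W_{n+1}$, $A=D$, $T=T'$, $\theta=1$ gives a space $E_{n+1}\supset W_{n+1}$ of asymmetry at most $C$, a projection $P_{n+1}\colon E_{n+1}\to W_{n+1}$, and a nonexpansive map $\Phi_{n+1}\colon B_{W_{n+1}}\to B_{E_{n+1}}$ that equals $T'$ on $D$. So $\Phi_{n+1}$ extends $\Phi_n$ and $\Phi_{n+1}(e'_y)=y$. It is injective on $D$ because $\Phi_n$ is injective and $\Lambda_n'$ is disjoint from $\Phi_n(B_{W_n})$, and pairs with a point outside $D$ are separated by Lemma \ref{lem:im}(v).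

The map $\rho_{n+1}=\pi'P_{n+1}$ is a projection of $E_{n+1}$ onto $U_{n+1}$, so $E_{n+1}$ is an admissible enlargement with $C_{n+1}=2M_n$. Proposition \ref{prop:unit} and the proof of Theorem \ref{thm:sphere} apply: on the infinite-dimensional space $X=\bigcup_nE_n$ the function $p$ is a $T_1$ asymmetric norm, and $S_X$ is not plastic.

Since $E_n\subset U_{n+1}\subset W_{n+1}\subset E_{n+1}$, we have $B_X=\bigcup_nB_{W_n}=\bigcup_nB_{U_{n+1}}$, and the $\Phi_n$ define an injective nonexpansive map $\Phi\colon B_X\to B_X$. It is onto because $B_{U_{n+1}}\subset\Phi_n(B_{W_n})\cup\Lambda_n'\subset\Phi_{n+1}(B_{W_{n+1}})$. Take $y\in E_0$ with $0<p(y)<1$. Then $y\in\Lambda_0'=B_{U_1}\setminus\{0\}$, and $p(\Phi e'_y-\Phi0)=p(y)<1=p(e'_y-0)$. So $\Phi$ is not an isometry, and $B_X$ is not plastic.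
\end{proof}

\begin{remark}
With $M=C$ and $\theta=1$ the two steps do not raise the bound on the asymmetry. Iterating them alone, from a normed space and with $C=1$, keeps all norms symmetric and gives a second route to Theorem \ref{thm:ball}. All the asymmetry in Theorems \ref{thm:sphere} and \ref{thm:both} is introduced for the sphere.
\end{remark}

\begin{thebibliography}{9}

\bibitem{CKOW}
Cascales, Kadets, Orihuela, Wingler, 2016.

\bibitem{Duzer}
Thomas Duzer, \emph{Compact Quasi-Metric Spaces Are Expand-Contract Plastic}, arXiv:2610.14301 (2026).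

\end{thebibliography}
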